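# Cycles of all lengths from 4 up through every arc of a regular multipartite tournament

## The theorem: every arc, every length from $4$ to $c\alpha$

**Theorem.** Let $c\ge 6$ and let $T$ be an $r$-regular $c$-partite tournament in which every partite set has cardinality $\alpha$. Then $T$ is 4-arc-pancyclic: every arc of $T$ belongs to a cycle of every length $\ell$ with $4\le \ell\le n:=c\alpha$.

Let us unpack this.

**Definition (multipartite tournament).** A $c$-partite tournament is an orientation of a complete $c$-partite graph: the vertex set is split into $c$ partite sets, two vertices in the same set are not adjacent, and two vertices in different sets are joined by exactly one arc. So there are no 2-cycles. If every partite set has one vertex, this is an ordinary tournament.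

**Definition (regular).** A digraph is $r$-regular if $d^+(v)=d^-(v)=r$ for every vertex $v$.

*Example.* Take three partite sets $\{a,a'\},\{b,b'\},\{d,d'\}$ with all arcs from the first to the second, from the second to the third, and from the third to the first. This is a 2-regular 3-partite tournament. More generally, replacing every vertex of a regular tournament on $c$ vertices by $\alpha$ pairwise non-adjacent copies gives a regular $c$-partite tournament.

In an $r$-regular $c$-partite tournament, a vertex $v$ in a partite set $V_h$ has $2r=d^+(v)+d^-(v)=n-|V_h|$. Hence all partite sets have the same size, called $\alpha$, and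
$$n=c\alpha,\qquad r=\frac{(c-1)\alpha}{2},\qquad n=2r+\alpha .$$
In particular $(c-1)\alpha$ is even: if $c$ is even, then so is $\alpha$.

**Definition (pancyclic arcs).** An arc is $k$-pancyclic if it belongs to a cycle of length $\ell$ for every $\ell$ with $k\le\ell\le|V(D)|$. A digraph is $k$-arc-pancyclic if all its arcs are $k$-pancyclic. (Paths and cycles are always directed.)

*Example.* In the 3-partite tournament above every walk moves cyclically through the three sets, so every cycle length is divisible by 3. Each arc lies on a 3-cycle and, for instance, $ab$ lies on the 6-cycle $a\,b\,d\,a'\,b'\,d'\,a$; but no arc lies on a cycle of length 4 or 5. So the conclusion of the Theorem fails for $c=3$.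

Two facts due to Zhou and Zhang put the statement in context: every arc of a regular $c$-partite tournament with $c\ge6$ belongs to a cycle of each length from $4$ to $c$; and there is a regular 5-partite tournament with an arc that lies on no 4-cycle. The Theorem raises the upper end of the first statement from $c$ to $c\alpha$, all the way to Hamiltonian cycles, and the second shows that $c\ge6$ cannot be weakened to $c\ge5$. The question comes from Weihao Xia, "4-Arc-Pancyclicity of Regular Multipartite Tournaments", arXiv:2609.12372 (2026). The proof below does not use the result on lengths $4,\dots,c$.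

**Notation for the whole lecture.** $V(v)$ is the partite set containing $v$; $u\to v$ means that $uv$ is an arc; $P\to Q$ means that every vertex of $P$ dominates every vertex of $Q$. $e(P,Q)$ is the number of arcs from $P$ to $Q$, and for disjoint $P,Q$ we put $\mathrm{adj}(P,Q)=e(P,Q)+e(Q,P)$. For a vertex $v$ on a given cycle, $v^+$ and $v^-$ are its successor and predecessor. Fix the arc $xy$, with $x\to y$, and put
$$A=N^+(y),\qquad B=N^-(x),\qquad \rho=r-\alpha=\frac{(c-3)\alpha}2,\qquad d_A^+(v)=|N^+(v)\cap A| .$$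
Then $|A|=|B|=r$, and $x,y\notin A\cup B$ because $x\to y$. Also $A\cap V(y)=\emptyset$ and $B\cap V(x)=\emptyset$. Note that $\rho$ is an integer. A cycle of length $\ell$ through $xy$ is the same thing as a path from $y$ to $x$ on $\ell$ vertices; its second vertex lies in $A$ and its last but one in $B$.

## Rotating a window along a Hamiltonian cycle

Start by hand with an ordinary tournament: vertices $\mathbb Z_7$, arcs $i\to i+1,\ i+2,\ i+3$. Take $x=0$, $y=1$. Then $A=\{2,3,4\}$ and $B=\{4,5,6\}$. The other five vertices form a cycle $2\to3\to4\to5\to6\to2$. For each $k$ we look for $k$ consecutive vertices of this cycle, the first in $A$ and the last in $B$: they are $4$; $\;3,4$; $\;2,3,4$; $\;2,3,4,5$; $\;2,3,4,5,6$. So $0\to1$ lies on cycles of lengths $3,4,5,6,7$. The point is that such a window must exist by counting, for every $k$.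

**Lemma 1.** Let $P_1$ be a path from $y$ to $q$ and $P_2$ a path from $p$ to $x$, disjoint from each other (possibly $q=y$ or $p=x$). Let $R=V(P_1)\cup V(P_2)$ and $U\subseteq V\setminus R$. Suppose that $T[U]$ is Hamiltonian and
$$|N^+(q)\cap U|+|N^-(p)\cap U|>|U| .$$
Then $xy$ lies on cycles of all lengths $|R|+k$, $1\le k\le|U|$.

*Proof.* Let $h_0h_1\dots h_{|U|-1}h_0$ be a Hamiltonian cycle of $T[U]$, indices mod $|U|$, and fix $k$. The index sets $\{i:h_i\in N^+(q)\}$ and $\{i:h_{i+k-1}\in N^-(p)\}$ have sizes $|N^+(q)\cap U|$ and $|N^-(p)\cap U|$. These add up to more than $|U|$, so some $i$ lies in both. Then $P_1\,h_i\,h_{i+1}\dots h_{i+k-1}\,P_2$ is a path from $y$ to $x$ on $|R|+k$ vertices. $\square$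

**Proposition 2 (the case $\alpha=1$).** If $\alpha=1$, then $xy$ lies on cycles of all lengths $3,\dots,c$.

*Proof.* Now $T$ is a regular tournament, so $c$ is odd and $c\ge7$. We first show that $T-\{x,y\}$ is strong. Otherwise its vertex set splits into nonempty sets $P\to Q$. As $|P|+|Q|=c-2$ is odd, the smaller of the two has at most $(c-3)/2$ vertices. Say it is $P$; the other case follows by reversing all arcs. Some vertex of $P$ has at most $(|P|-1)/2$ in-neighbours in $P$, none in $Q$, and at most two in $\{x,y\}$. So $\frac{c-1}2\le\frac{|P|-1}2+2$, that is, $|P|\ge c-4$. But $c-4>\frac{c-3}2$ since $c>5$, a contradiction.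

By Camion's theorem (a strong tournament on at least three vertices is Hamiltonian), $T-\{x,y\}$ is Hamiltonian. Both $A$ and $B$ lie in $U=V\setminus\{x,y\}$, and $|A|+|B|=2r=c-1>c-2=|U|$. Lemma 1 with the one-vertex paths $y$ and $x$ gives all lengths $3,\dots,c$. $\square$

**From now on $\alpha\ge2$.** The sensible thing is to repeat this. With $R=\{x,y\}$ and $U=V\setminus\{x,y\}$ the hypothesis of Lemma 1 reads $2r>n-2=2r+\alpha-2$, that is, $\alpha<2$. So the argument dies exactly at $\alpha=2$: the two neighbourhoods have total size $2r$, and there are too many other vertices.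

One can still use Lemma 1 by making $U$ smaller. Since $|N^+(q)\cap U|+|N^-(p)\cap U|\le 2r$ always, the hypothesis forces $|U|\le 2r-1$, so at least $\alpha+1$ vertices must lie outside $U$; and only those on the two short paths return to the cycle. This leaves two tasks.

* Show that $T$ stays Hamiltonian after deleting about $\alpha+1$ vertices, so that Lemma 1 applies. This will give lengths up to $n-\alpha+2$.
* Find a different argument for the remaining lengths $n-j$, $0\le j\le\alpha-3$, where almost all vertices must be used.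

## Deleting $\alpha$ or $\alpha+1$ vertices keeps $T$ Hamiltonian

**Definition (cycle factor).** A cycle factor of a digraph is a set of pairwise disjoint cycles that together cover all vertices. Make two copies $u_{\rm out},u_{\rm in}$ of each vertex and join $u_{\rm out}$ to $v_{\rm in}$ when $u\to v$; a cycle factor is the same as a perfect matching of this bipartite graph. So by Hall's theorem a digraph on $U$ without a cycle factor has a set $S\subseteq U$ with $|N^+(S)|<|S|$, where $N^+(S)=\bigcup_{u\in S}N^+(u)$.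

A semicomplete multipartite digraph is obtained from a complete multipartite graph by replacing each edge by one arc or by two opposite arcs. Every induced subdigraph of $T$ is one. We quote one published result.

**Theorem (A. Yeo, One-diregular subgraphs in semicomplete multipartite digraphs, J. Graph Theory 24 (1997) 175–185).** Let $D$ be a semicomplete multipartite digraph with a cycle factor but no Hamiltonian cycle. Then there are a partite set $V^*$ and a cycle factor $C_1,\dots,C_t$ ($t\ge2$) such that for every arc $uv$ with $u\in V(C_j)$, $j\ge2$, and $v\in V(C_1)$, both $u^+$ and $v^-$ belong to $V^*$.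

*Example.* Let $C_1=z\,v\,b\,z$ and $C_2=u\,z'\,d\,u$, let $z,z'$ be non-adjacent, and orient all other pairs between the cycles from $C_1$ to $C_2$, except that $u\to v$. The only arc back to $C_1$ is $uv$. So a Hamiltonian cycle would run $v\,b\,z$, then step to $C_2$, then run along a path on $C_2$ ending in $u$, which must be $z'\,d\,u$. But $z\not\to z'$, so there is none. Here $u^+=z'$ and $v^-=z$, and $V^*=\{z,z'\}$: two vertices of one partite set are what blocks the merging of the two cycles.

**Lemma 3.** Let $\alpha\ge 2$, $M\subseteq V$, $|M|=m$, $U=V\setminus M$, $D=T[U]$.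

(i) If $3m\le(c-3)\alpha+2$, then $D$ is Hamiltonian.

(ii) Let $c=6$ and $m=\alpha+1$. If $D$ is not Hamiltonian, then $M\subseteq V_a\cup V_b$ for two partite sets $V_a,V_b$, and there are vertices $v,q\notin V_a\cup V_b$ with $q\to v$, $v\to V_a\cup V_b$ and $V_a\cup V_b\to q$.

For $c=6$ part (i) asks for $3m\le3\alpha+2$. So $m=\alpha$ is fine, while $m=\alpha+1$ misses by one: $3m=3\alpha+3$. Part (ii) says what this costs. The mechanism of the proof is that in a regular digraph every vertex set has equally many leaving and entering arcs. If a set cannot send arcs to most of the digraph, its surplus must be paid by arcs to the few remaining vertices, and there are too few of them.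

*Proof.*

**Step 1: $D$ has a cycle factor, or the exception in (ii) holds.** Suppose $D$ has no cycle factor.

*The structure given by Hall's theorem.* Take $S\subseteq U$ with $|N_D^+(S)|<|S|$ and put $K=U\setminus N_D^+(S)$. There are no arcs from $S$ to $K$, and $|S|+|K|\ge|U|+1$. Let $I=S\cap K$, $i=|I|$, $S'=S\setminus I$, $K'=K\setminus I$, $Q=U\setminus(S\cup K)$. Then
$$i=|S|+|K|-|S\cup K|\ge|U|+1-(|U|-|Q|)=|Q|+1 .$$
So $I\ne\emptyset$. There are no arcs inside $I$, so $I$ lies in one partite set, say $I\subseteq V_1$, and $i\le\alpha$. Write $|Q|=i-1-\sigma$ with $\sigma\ge0$. Let $L=Q\cup M$ and $\tau=|L|=m+i-1-\sigma$. Then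
$$V=S'\sqcup K'\sqcup I\sqcup L .$$

*Neither $S'$ nor $K'$ is empty.* A vertex of $I\subseteq S$ has no out-neighbour in $K=K'\cup I$. If $S'=\emptyset$, all its out-neighbours are in $L$, so $r\le\tau\le m+\alpha-1$. In (i), $m+\alpha-1\le\frac{(c-3)\alpha+2+3\alpha-3}{3}=\frac{c\alpha-1}3$, and this is less than $r=\frac{(c-1)\alpha}2$, because $2c\alpha-2<3c\alpha-3\alpha$. In (ii), $m+\alpha-1=2\alpha<\frac52\alpha=r$. Both contradict $r\le m+\alpha-1$. Dually, a vertex of $I\subseteq K$ has no in-neighbour in $S=S'\cup I$, so if $K'=\emptyset$ then all its in-neighbours are in $L$: the same contradiction. Let $s=|S'|\ge1$ and $\kappa=|K'|\ge1$.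

*Balancing $S'$ and $K'$.* Arcs leaving $S'$ go only to $L$, and all adjacent pairs between $S'$ and $K'\cup I$ are arcs into $S'$. Leaving equals entering, so $e(S',L)=e(L,S')+\mathrm{adj}(S',K'\cup I)$. Arcs entering $K'$ come only from $L$, so $e(L,K')=e(K',L)+\mathrm{adj}(K',S'\cup I)$. Hence
$$\mathrm{adj}(S',L)=\mathrm{adj}(S',K'\cup I)+2e(L,S'),\qquad \mathrm{adj}(K',L)=\mathrm{adj}(K',S'\cup I)+2e(K',L). \tag{1}$$

*Turning (1) into numbers.* Let $s_h,\kappa_h,t_h$ be the numbers of vertices of $S',K',L$ in $V_h$, let $\varepsilon_1=1$ and $\varepsilon_h=0$ for $h\ne1$. Then $s_h+\kappa_h+t_h=\alpha-i\varepsilon_h$. Put $w_h=s_h+\kappa_h$ and $w=s+\kappa=n-i-\tau$. Counting adjacent pairs as all pairs minus pairs in a common partite set, and dividing the two identities by $s$ and by $\kappa$, we get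
$$\tau-\sum_h\frac{s_ht_h}{s}=\kappa+i-\sum_h\frac{s_h(\kappa_h+i\varepsilon_h)}s+\frac{2e(L,S')}s,$$
$$\tau-\sum_h\frac{\kappa_ht_h}{\kappa}=s+i-\sum_h\frac{\kappa_h(s_h+i\varepsilon_h)}\kappa+\frac{2e(K',L)}\kappa .$$
Add these, and substitute $\kappa_h+i\varepsilon_h=\alpha-s_h-t_h$ in the first sum and $s_h+i\varepsilon_h=\alpha-\kappa_h-t_h$ in the second. With $\theta=\frac{2e(L,S')}s+\frac{2e(K',L)}\kappa\ge0$ this gives
$$w+2i-2\tau+\theta=2\alpha-\sum_h\Big(\frac{s_h^2}s+\frac{\kappa_h^2}\kappa\Big)-2\sum_ht_h\Big(\frac{s_h}s+\frac{\kappa_h}\kappa\Big). \tag{2}$$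

*Estimating the right side.* By Cauchy–Schwarz $\frac{s_h^2}s+\frac{\kappa_h^2}\kappa\ge\frac{w_h^2}w$, and clearly $\frac{s_h}s+\frac{\kappa_h}\kappa\ge\frac{w_h}w$. As $w_h+2t_h=\alpha-i\varepsilon_h+t_h$, the right side of (2) is at most
$$2\alpha-\frac1w\sum_hw_h(w_h+2t_h)=2\alpha-\frac1w\sum_hw_h(\alpha-i\varepsilon_h+t_h)=\alpha+\frac{iw_1}w-\frac1w\sum_hw_ht_h ,$$
and $w_1\le\alpha-i$. On the left side of (2), $w+2i-2\tau=n+i-3\tau=n-3m-2i+3+3\sigma$. Hence
$$n-3m-2i+3+3\sigma+\theta+\frac1w\sum_hw_ht_h\ \le\ \alpha+\frac{i(\alpha-i)}w . \tag{3}$$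
Also $w=n-m-2i+1+\sigma\ge n-m-2\alpha+1$. In (i), $n-m\ge\frac{(2c+3)\alpha-2}3\ge5\alpha-\frac23$; in (ii), $n-m=5\alpha-1$. So $w\ge3\alpha$ in both cases, and $\frac{i(\alpha-i)}w\le\frac{\alpha-i}3$.

*Conclusion in (i).* Here $n-3m\ge3\alpha-2$, so (3) gives $2(\alpha-i)+1\le\frac{\alpha-i}3$, which is impossible as $\alpha-i\ge0$.

*Conclusion in (ii).* Here $n-3m=3\alpha-3$, so (3) gives
$$2(\alpha-i)+3\sigma+\theta+\frac1w\sum_hw_ht_h\le\frac{\alpha-i}3 .$$
Hence $i=\alpha$, $\sigma=0$, $\theta=0$ and $w_ht_h=0$ for all $h$. So $I=V_1$ and $\tau=m+\alpha-1=2\alpha$. For $h\ge2$ we have $w_h+t_h=\alpha$ with one of the two equal to zero, so $V_h$ lies in $L$ or in $S'\cup K'$. Thus $L$ is a union of two partite sets $V_a,V_b$, we have $M\subseteq L=V_a\cup V_b$, and $S'\cup K'$ is the union of the other three. As $\theta=0$, there are no arcs from $L$ to $S'$ or from $K'$ to $L$, so $S'\to V_a\cup V_b\to K'$. If every vertex of $S'$ were in the same partite set as every vertex of $K'$, then $S'\cup K'$ would lie in one partite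 set. So there are $v\in S'$ and $q\in K'$ in different partite sets, and since there are no arcs from $S$ to $K$, $q\to v$. This is the exception in (ii).

**Step 2: if $D$ has a cycle factor, then $D$ is Hamiltonian.** Suppose $D$ has a cycle factor but no Hamiltonian cycle. Take $V^*$ and $C_1,\dots,C_t$ from Yeo's theorem, and let $F=V(C_1)$, $F'=U\setminus F\ne\emptyset$, $\xi=|V^*\cap F|$, $\eta=|V^*\cap F'|$.

*Few arcs go back from $F'$ to $F$.* The map $uv\mapsto(u^+,v^-)$ from arcs from $F'$ to $F$ into $(V^*\cap F')\times(V^*\cap F)$ is injective, as $u^+$ determines $u$ and $v^-$ determines $v$. So $e(F',F)\le\xi\eta$. Vertices of $V^*$ are never consecutive on a cycle, so $2\xi\le|F|$ and $2\eta\le|F'|$. Also $\xi+\eta\le\alpha$, and $|F|,|F'|\ge3$.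

*Balancing $F$ and $F'$.* Leaving equals entering at $F$ and at $F'$, so
$$e(F,F')-e(F',F)=e(M,F)-e(F,M)\le\mathrm{adj}(F,M),$$
$$e(F,F')-e(F',F)=e(F',M)-e(M,F')\le\mathrm{adj}(F',M).$$
Since $e(F,F')-e(F',F)=\mathrm{adj}(F,F')-2e(F',F)$,
$$\mathrm{adj}(F,F')-2\xi\eta\le\min\{\mathrm{adj}(F,M),\mathrm{adj}(F',M)\}.$$

*Numbers.* Let $f_h,f_h',m_h$ count $F,F',M$ in $V_h$, so $f_h+f'_h+m_h=\alpha$; let $w_h=f_h+f_h'$ and note $|F|+|F'|=n-m$. Dividing by $|F|$ and by $|F'|$,
$$|F'|-\sum_h\frac{f_hf_h'}{|F|}-\frac{2\xi\eta}{|F|}\le m-\sum_h\frac{f_hm_h}{|F|},\qquad |F|-\sum_h\frac{f_hf_h'}{|F'|}-\frac{2\xi\eta}{|F'|}\le m-\sum_h\frac{f'_hm_h}{|F'|}.$$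
Add, and use $f'_h-m_h=\alpha-f_h-2m_h$, $f_h-m_h=\alpha-f_h'-2m_h$ and the same two estimates as in Step 1:
$$n-3m\le2\alpha-\frac1{n-m}\sum_hw_h(w_h+2m_h)+2\xi\eta\Big(\frac1{|F|}+\frac1{|F'|}\Big).$$
As $w_h+2m_h=\alpha+m_h$, this is
$$n-3m\le\alpha-\frac1{n-m}\sum_hw_hm_h+2\xi\eta\Big(\frac1{|F|}+\frac1{|F'|}\Big), \tag{4}$$
and the last term is at most $\eta+\xi\le\alpha$, because $2\xi\le|F|$ and $2\eta\le|F'|$.

*Conclusion in (i).* Here $n-3m\ge3\alpha-2$. If $\alpha\ge3$, this exceeds $2\alpha$, contradicting (4). If $\alpha=2$, then $\xi\eta\le1$ and (4) gives $4\le2+2\cdot\frac23$, a contradiction.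

*Conclusion in (ii).* Since $c=6$, $\alpha$ is even. By (4), $3\alpha-3\le2\alpha$, so $\alpha=2$, $m=3$, $|F|+|F'|=9$. As both parts are at least 3, $\frac1{|F|}+\frac1{|F'|}=\frac9{|F||F'|}\le\frac9{18}=\frac12$. With $\xi\eta\le1$, (4) becomes $3\le3-\frac19\sum_hw_hm_h$. But $m=3$ is odd, so some $m_h=1$, and then $w_h=1$: a contradiction. $\square$

What we shall use is the following list.

* If $m\le\alpha$, then $T-M$ is Hamiltonian, since $3\alpha\le(c-3)\alpha+2$.
* If $c\ge7$ and $m\le\alpha+1$, then $T-M$ is Hamiltonian, since $3\alpha+3\le4\alpha+2$.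
* If $c=6$, $m=\alpha+1$ and $M$ meets at least three partite sets, then $T-M$ is Hamiltonian by (ii).

## Lengths $4,\dots,n-\alpha+2$

Recall that $n-\alpha+2=2r+2$. To make $|U|=2r-1$ we delete $\alpha+1$ vertices outside $A$, and $V(y)\cup\{x\}$ is the natural choice.

**Step 1: all lengths from $4$ to $2r+1$, and $2r+2$ in most cases.** Let $M=V(y)\cup\{x\}$ and $U=V\setminus M$, so $|U|=2r-1$ and $A\subseteq U$. Assume first that $T[U]$ is Hamiltonian.

* If there is some $y'\in B\cap V(y)$, then $y'\ne y$, and $N^-(y')\subseteq U$, because $y'$ has no neighbour in $V(y)$ and $y'\to x$. As $|A|+|N^-(y')|=2r>|U|$, Lemma 1 with the paths $y$ and $y'x$ gives lengths $3+k$, $1\le k\le2r-1$: these are $4,\dots,2r+2$.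
* If $B\cap V(y)=\emptyset$, then $B\subseteq U$, and Lemma 1 with the paths $y$ and $x$ gives lengths $3,\dots,2r+1$.

Now let $T[U]$ be non-Hamiltonian. Then $c=6$ and the exception in Lemma 3(ii) holds. As $V(y)\cup\{x\}\subseteq V_a\cup V_b$, we have $\{V_a,V_b\}=\{V(x),V(y)\}$. So there are $q,v\notin V(x)\cup V(y)$ with
$$y\to q,\quad x\to q,\quad v\to x,\quad q\to v .$$
The exception helps us, since it supplies an arc from $q\in A$ to $v\in B$. Put $N_0=V\setminus(N^+(q)\cup B)$. Then $|N_0|=n-2r+|N^+(q)\cap B|\ge\alpha+1$, because $v\in N^+(q)\cap B$. Moreover $x,y,q\in N_0$: none of $x,y,q$ is in $B$ (for $q$ because $x\to q$), and none is in $N^+(q)$. Choose $Z\subseteq N_0\setminus\{x,y,q\}$ with $|Z|=\alpha-2$ and $U'=V\setminus(\{x,y,q\}\cup Z)$. The removed set has $\alpha+1$ vertices and meets the three partite sets of $x,y,q$, so $T[U']$ is Hamiltonian. Since $N^+(q),B\subseteq U'$ and $2r>2r-1=|U'|$, Lemma 1 with the paths $yq$ and $x$ gives lengths $4,\dots,2r+2$.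

**Step 2: length $2r+2$ when $B\cap V(y)=\emptyset$.** This is the one length that Step 1 may have missed. Let $W=V(y)\setminus\{y\}$, which is nonempty, $w_0\in W$, and $U=V\setminus(V(y)\cup\{x\})$. The set $\{x,y\}\cup(W\setminus\{w_0\})$ has $\alpha$ vertices, so $T[U\cup\{w_0\}]$ has a Hamiltonian cycle $g_0g_1\dots g_{2r-1}g_0$ with $g_0=w_0$. Both $A$ and $B$ lie in $U$.

If $g_{i-1}\in B$ and $g_i\in A$ for some $i$ (mod $2r$), then $y\,g_i\,g_{i+1}\dots g_{i-1}\,x$ is a path on $2r+2$ vertices, and we are done. Otherwise the index sets $\{i:g_i\in A\}$ and $\{i:g_{i-1}\in B\}$ are disjoint, each of size $r$, inside $\mathbb Z_{2r}$. So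
$$\text{for each }i\in\mathbb Z_{2r}\text{ exactly one of } g_i\in A,\ g_{i-1}\in B\text{ holds.}\tag{5}$$
As $w_0\notin A\cup B$, (5) with $i=0$ and $i=1$ gives $g_{2r-1}\in B$ and $g_1\in A$. So $P=y\,g_1\dots g_{2r-1}\,x$ is a path on $2r+1$ vertices through $U$, and it remains to add one vertex of $W$.

Let $w\in W$. It is adjacent to all of $U$ and to $x$, and $x\to w$ since $w\notin B$. So all $r$ out-neighbours of $w$ are in $U$, and its other $r-1$ neighbours in $U$ are in-neighbours. If $g_i\to w\to g_{i+1}$ for some $w\in W$ and $1\le i\le2r-2$, we insert $w$ into $P$ and are done. So assume this never happens. Then along $g_1,\dots,g_{2r-1}$ no in-neighbour of $w$ is followed by an out-neighbour, so the out-neighbours come first: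
$$w\to g_1,\dots,g_r\qquad\text{and}\qquad g_{r+1},\dots,g_{2r-1}\to w\qquad\text{for all }w\in W. \tag{6}$$
Fix $w\in W$. Note $r\ge5$. By (5) with $i=r+1$ there are two cases.

*Case 1: $g_r\in B$, $g_{r+1}\notin A$.* We look for a second arc into $g_{r+1}$ from the first half. Here $y\not\to g_{r+1}$; no vertex of $W$ dominates $g_{r+1}$ by (6); and $g_{r+1}\to g_{r+2}$. So
$$N^-(g_{r+1})\subseteq\{x\}\cup\{g_1,\dots,g_r\}\cup\{g_{r+3},\dots,g_{2r-1}\},$$
and at least $r-1-(r-3)=2$ in-neighbours lie in $\{g_1,\dots,g_r\}$. So $g_a\to g_{r+1}$ for some $a\le r-1$. The path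
$$y\,g_1\dots g_a\,g_{r+1}\dots g_{2r-1}\,w\,g_{a+1}\dots g_r\,x$$
uses $g_1\in A$, the arc $g_ag_{r+1}$, then $g_{2r-1}\to w\to g_{a+1}$ by (6), and $g_r\in B$.

*Case 2: $g_{r+1}\in A$, $g_r\notin B$.* We look at the arcs leaving $g_r$. Here $g_r\not\to x$; no vertex of $W$ is an out-neighbour of $g_r$ by (6); and $g_{r-1}\to g_r$. So
$$N^+(g_r)\subseteq\{y\}\cup\{g_1,\dots,g_{r-2}\}\cup\{g_{r+1},\dots,g_{2r-1}\}.$$
If $g_r\to g_k$ with $k\ge r+2$, use
$$y\,g_{r+1}\dots g_{k-1}\,w\,g_1\dots g_r\,g_k\dots g_{2r-1}\,x ,$$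
where $g_{r+1}\in A$, $g_{k-1}\to w\to g_1$ by (6), and $g_{2r-1}\in B$. Otherwise $N^+(g_r)\subseteq\{y,g_{r+1}\}\cup\{g_1,\dots,g_{r-2}\}$, a set of $r$ vertices, so equality holds and $g_r\to g_1$. As $|B|=r$, $B\subseteq\{g_1,\dots,g_{2r-1}\}$, $g_r\notin B$, and $\{g_{r+1},\dots,g_{2r-1}\}$ has only $r-1$ vertices, some $g_i\in B$ has $1\le i\le r-1$. Use
$$y\,g_{r+1}\dots g_{2r-1}\,w\,g_{i+1}\dots g_r\,g_1\dots g_i\,x .$$

In each case the path contains $x,y,w$ and all of $g_1,\dots,g_{2r-1}$, so it has $2r+2$ vertices. **All lengths $4,\dots,n-\alpha+2$ occur.** If $\alpha=2$, this is everything and the Theorem is proved. From here on $\alpha\ge3$, and the lengths $n-j$, $0\le j\le\alpha-3$, remain.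

## Long cycles: setting one vertex $q$ aside and putting it back

Consider length $n$. Take a Hamiltonian cycle $H$ of $T-\{x,y\}$. We would be done with a vertex $u\in B$ whose successor is in $A$; but $|A|+|B|=2r$ against $2r+\alpha-2$ positions does not force one. The way out is to keep a vertex $q\in A$ out of $H$, together with a short path from $q$ to $B$. Then $q$ can be used in three ways: at the end of the path, at its beginning, or inserted between two consecutive vertices of $H$. If all three fail at many places, then many successors $u^+$ avoid both $A$ and $N^+(q)$. The set of vertices avoiding both has size only $\alpha+d_A^+(q)$, which is small if $q$ has few out-neighbours in $A$.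

**Lemma 4.** Let $q=s_0\to s_1\to\dots\to s_k$ ($k\ge0$) be a path in $T-\{x,y\}$ with $q\in A$ and $s_k\in B$. Put $s_{k+1}=x$, $R=\{x,y,s_0,\dots,s_k\}$, $Z\subseteq V\setminus R$, $U=V\setminus(R\cup Z)$ and $E=V\setminus(A\cup N^+(q))$. If $T[U]$ is Hamiltonian and
$$|E\cap U|<|N^-(q)\cap U|\quad\text{and}\quad|E\cap U|<|N^-(s_1)\cap U|,$$
then $xy$ lies on a cycle of length $n-|Z|$.

*Proof.* Let $H$ be a Hamiltonian cycle of $T[U]$, with successors taken along $H$, and suppose that there is no such cycle, that is, no path from $y$ to $x$ with vertex set $U\cup R$. Let $u\in U$; we write $u^+\dots u$ for the path of $H$ from $u^+$ around to $u$.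

*$q$ at the end.* If $u\to q$, then $u^+\notin A$; otherwise $y\,u^+\dots u\,q\,s_1\dots s_k\,x$ works.

*$q$ at the beginning.* If $u\to s_1$, then $u^+\notin N^+(q)$; otherwise $y\,q\,u^+\dots u\,s_1\dots s_k\,x$ works. (For $k=0$ we have $s_1=x$, and the path is $y\,q\,u^+\dots u\,x$.)

*$q$ can be inserted somewhere.* Suppose that no $v\in U$ satisfies $v\to q\to v^+$. Then for every $u\in N^-(q)\cap U$ we have $u^+\notin N^+(q)$ and, by the first observation, $u^+\notin A$; so $u^+\in E\cap U$. As $u\mapsto u^+$ is injective, $|N^-(q)\cap U|\le|E\cap U|$, against the hypothesis. So fix $v\in U$ with $v\to q\to v^+$.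

*$q$ in the middle.* Let $u\in N^-(s_1)\cap U$. By the second observation $u^+\notin N^+(q)$, so $u\ne v$, and the arc $vv^+$ is on the path $u^+\dots u$. If $u^+\in A$, then $y\,u^+\dots v\,q\,v^+\dots u\,s_1\dots s_k\,x$ works. So $u^+\notin A$, hence $u^+\in E\cap U$. Again by injectivity $|N^-(s_1)\cap U|\le|E\cap U|$, against the hypothesis. $\square$

When do the two inequalities hold? Write $\delta=d_A^+(q)$. Then
$$|E|=n-(2r-|A\cap N^+(q)|)=\alpha+\delta .$$
Always $y\in E$, since $y\notin A$ and $y\to q$. If $q\notin B$, then also $x\in E$.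

**Lemma 5.** In Lemma 4 let $Z\subseteq E\setminus R$ with $|Z|=j$. The two inequalities hold in each of the following situations.

(k0) $k=0$, that is, $q\in A\cap B$; and $\delta<\rho$.

(k1) $k=1$, $q\in A\setminus B$, $s_1=b\in B$; and $\delta<\rho$.

(k2) $k=2$, $q\in A\setminus B$, $N^+(q)\cap B=\emptyset$, $s_1=s$, $s_2=b\in B$; and $\delta\le\rho-2$.

Moreover, in each situation such a $Z$ exists for every $0\le j\le\alpha-3$.

*Proof.* We have $|E\cap U|=\alpha+\delta-|E\cap R|-j$, and $|N^-(z)\cap U|\ge r-|N^-(z)\cap R|-j$ for every vertex $z$.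

(k0): $R=\{x,y,q\}$. Since $q\to x$ and $q\in A$, $E\cap R=\{y\}$. Also $N^-(q)\cap R=\{y\}$ and $N^-(s_1)\cap R=N^-(x)\cap R=\{q\}$. Both inequalities follow from $\alpha+\delta-1-j<r-1-j$, that is, $\delta<\rho$. Here $|E\setminus R|\ge\alpha-1$.

(k1): $R=\{x,y,q,b\}$. As $q\in A$ and $b\in N^+(q)$, $E\cap R=\{x,y\}$. As $q\to b\to x$, $N^-(q)\cap R\subseteq\{x,y\}$ and $N^-(b)\cap R\subseteq\{q,y\}$. Both inequalities follow from $\alpha+\delta-2-j<r-2-j$, that is, $\delta<\rho$. Here $|E\setminus R|\ge\alpha-2$.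

(k2): $R=\{x,y,q,s,b\}$. As $q\in A$ and $s\in N^+(q)$, $\{x,y\}\subseteq E\cap R\subseteq\{x,y,b\}$. As $q\to s\to b$, $N^-(q)\cap R\subseteq\{x,y,b\}$ and $N^-(s)\cap R\subseteq\{q,x,y\}$. Both inequalities follow from $\alpha+\delta-2-j<r-3-j$, that is, $\delta\le\rho-2$ (all numbers are integers). Here $|E\setminus R|\ge\alpha-3$. $\square$

Vertices $q\in A$ with small $d_A^+(q)$ exist by averaging. The set $A$ lies in $c-1$ partite sets, so $\sum_h|A\cap V_h|^2\ge\frac{r^2}{c-1}$ and
$$e(A,A)=\frac12\Big(r^2-\sum_h|A\cap V_h|^2\Big)\le\frac{(c-2)r^2}{2(c-1)}=\frac{(c-2)\alpha}4\,r . \tag{7}$$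
Hence
$$\min_{a\in A}d_A^+(a)\le\frac{(c-2)\alpha}4<\frac{(c-3)\alpha}{2}=\rho,$$
because $c>4$. What is still missing is a short path from such a $q$ to $B$.

## Lengths $n-j$, $0\le j\le\alpha-3$, for $c\ge7$

**Claim 6.** Let $c\ge7$. There is $q\in A$ with $d_A^+(q)<\rho$ such that $q\in B$ or $N^+(q)\cap B\ne\emptyset$.

*Proof.* Suppose not. Let $q\in A$ attain the minimum $\delta<\rho$ of $d_A^+$ on $A$, and let $d=|A\cap B|$.

*$d$ is large.* We have $q\notin B$ and $N^+(q)\cap B=\emptyset$; also $x,y\notin N^+(q)$. So $N^+(q)\subseteq A\cup N$ with $N=V\setminus(A\cup B\cup\{x,y\})$ and $|N|=n-(2r-d)-2=\alpha-2+d$. Hence $r\le\delta+\alpha-2+d$, that is, $d\ge\rho-\delta+2$.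

*Then $A$ has too many arcs inside.* By assumption no vertex of $A\cap B$ has $d_A^+<\rho$. So
$$e(A,A)\ge d\rho+(r-d)\delta=r\delta+d(\rho-\delta)>r\delta+(\rho-\delta)^2 .$$
The right side equals $\delta^2+(r-2\rho)\delta+\rho^2\ge\rho^2-\frac{(r-2\rho)^2}4$, and $r-2\rho=\frac{(5-c)\alpha}2$. So
$$e(A,A)>\rho^2-\frac{(c-5)^2\alpha^2}{16}.$$
Compare with (7):
$$\rho^2-\frac{(c-5)^2\alpha^2}{16}-\frac{(c-2)\alpha}4r=\frac{\alpha^2}{16}\big(4(c-3)^2-(c-5)^2-2(c-1)(c-2)\big)=\frac{(c-1)(c-7)\alpha^2}{16}\ge0 ,$$
a contradiction. $\square$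

Take this $q$ and apply Lemma 4 with $k=0$ if $q\in B$, and otherwise with $k=1$ and $b\in N^+(q)\cap B$. By Lemma 5, $Z$ can be chosen for every $0\le j\le\alpha-3$. The removed set $R\cup Z$ has at most $4+(\alpha-3)=\alpha+1$ vertices, so $T[U]$ is Hamiltonian by Lemma 3(i). This gives all lengths $n-j$, $0\le j\le\alpha-3$. **The Theorem holds for $c\ge7$.**

For $c=6$ two things break. The final comparison has the wrong sign, $(c-1)(c-7)=-5$, so the claim is not available. And deleting $\alpha+1$ vertices is harmless only if they meet three partite sets.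

## Lengths $n-j$, $0\le j\le\alpha-3$, for $c=6$

Here $\alpha$ is even, so $\alpha\ge4$; and $r=\frac52\alpha$, $\rho=\frac32\alpha$. Exactly one of the following holds.

* (a) Some $q\in A\cap B$ has $d_A^+(q)<\rho$.
* (b) Not (a), and some $q\in A$ with $d_A^+(q)<\rho$ has $N^+(q)\cap B\ne\emptyset$; then $q\notin B$.
* (c) Every $a\in A$ with $d_A^+(a)<\rho$ satisfies $a\notin B$ and $N^+(a)\cap B=\emptyset$.

**Case (a): $q$ lies in $B$.** Use $k=0$. At most $3+j\le\alpha$ vertices are removed, so Lemma 3(i) and Lemmas 4 and 5 give all $0\le j\le\alpha-3$.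

**Case (b): $q$ has an out-neighbour in $B$.** Use $k=1$ with $b\in N^+(q)\cap B$, $R=\{x,y,q,b\}$. For $j\le\alpha-4$ at most $\alpha$ vertices are removed, and Lemmas 3(i), 4 and 5 apply. Let $j=\alpha-3\ge1$. Now $\alpha+1$ vertices are removed, and we must see that they meet three partite sets.

* If $q\notin V(x)$, then $x,y,q$ are in three partite sets, since $x\to y\to q$.
* If $q\in V(x)$ and $b\notin V(y)$, then $x,y,b$ are in three partite sets, since $b\to x\to y$.
* If $q\in V(x)$ and $b\in V(y)$, then $R\subseteq V(x)\cup V(y)$, and we put a vertex of a third set into $Z$. Take any $z_0\notin V(x)\cup V(y)$ and $Z=\{z_0\}\cup Z'$ with $Z'\subseteq E\setminus(R\cup\{z_0\})$, $|Z'|=j-1=\alpha-4$; this is possible, since $|E\setminus(R\cup\{z_0\})|\ge\alpha+\delta-3\ge\alpha-3$. As $z_0$ need not be in $E$, we recheck the inequalities of Lemma 4. Non-adjacency of $q,x$ and of $b,y$ gives $N^-(q)\cap R=\{y\}$ and $N^-(b)\cap R=\{q\}$. So $|N^-(q)\cap U|$ and $|N^-(b)\cap U|$ are at least $r-1-j$, while $|E\cap U|\le\alpha+\delta-2-(j-1)=\alpha+\delta-1-j<r-1-j$,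 because $\delta<\rho$. So Lemma 4 applies.

Thus (a) and (b) each give all lengths $n-j$, $0\le j\le\alpha-3$.

**Case (c): $q$ is at distance at least $2$ from $B$.** Let $q\in A$ minimize $d_A^+$, and let $\delta=d_A^+(q)$. By the averaging bound, $\delta\le\frac{(6-2)\alpha}4=\alpha$, and $\alpha\le\frac32\alpha-2=\rho-2$ because $\alpha\ge4$. So $q\notin B$ and $N^+(q)\cap B=\emptyset$.

**Step 1: $x\to q$.** This puts $x,y,q$ in three partite sets. If $q\in V(x)$, then $B\cap V(q)=\emptyset$, so $q$ is adjacent to every vertex of $B$ and dominates none. Then $B\cup\{y\}\subseteq N^-(q)$, which would have $r+1$ vertices, a contradiction. So $q$ is adjacent to $x$, and $q\notin B$ gives $x\to q$. Hence $x,y,q$ are pairwise adjacent.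

**Step 2: there are $s\in N^+(q)$ and $b\in B$ with $s\to b$.** This supplies a path of length 2 from $q$ to $B$. Suppose there are none, and let $G=\{q\}\cup N^+(q)$. Then there are no arcs from $G$ to $B$; moreover $G\cap B=\emptyset$, $|G|=r+1$, and $x\notin G$ by Step 1. Each $b\in B$ dominates $G\setminus V(b)$ and $x$, so
$$r\ge(r+1-|G\cap V(b)|)+1+|N^+(b)\cap B|,\qquad\text{that is,}\qquad|N^+(b)\cap B|\le|G\cap V(b)|-2 .$$
Sum over $b\in B$ and use $e(B,B)=\frac12\sum_{b\in B}(r-|B\cap V(b)|)$:
$$\sum_{b\in B}\big(r+4-|B\cap V(b)|-2|G\cap V(b)|\big)\le0 .$$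
But $|B\cap V(b)|\ge1$ and $|B\cap V(b)|+|G\cap V(b)|\le\alpha$ give $|B\cap V(b)|+2|G\cap V(b)|\le2\alpha-1<r+4$, so every summand is positive, a contradiction.

**Step 3: lengths $n-j$ for $0\le j\le\alpha-4$.** We apply Lemma 4 with $k=2$ to the path $q\to s\to b$. It avoids $x$ and $y$: $s\ne x,y$ because $x\to q$ and $y\to q$, and $b\in B$. The vertices $q,s,b$ are distinct, because $q\notin B$ and $s\in N^+(q)$, which is disjoint from $B$. As $\delta\le\rho-2$, Lemma 5 applies. The removed set has $5+j\le\alpha+1$ vertices and contains $x,y,q$, which are in three partite sets. So $T[U]$ is Hamiltonian by Lemma 3(i) or (ii), and the lengths $n-j$, $0\le j\le\alpha-4$, occur.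

With $j=\alpha-3$ we would have to delete $\alpha+2$ vertices, and Lemma 3 does not cover that. So exactly one length is left: $n-\alpha+3$. For it we return to Lemma 1, with a vertex set aside at both ends.

**Step 4: a partner $p$ for $q$, by reversing all arcs.** Let $T^*$ be $T$ with all arcs reversed, and consider its arc $yx$. It is again regular and 6-partite, and the roles of $x,y,A,B$ are played by $y,x,B,A$. If $T^*$ is in case (a) or (b), then $T^*$ has a cycle of length $n-\alpha+3$ through $yx$, and reversing it gives the required cycle in $T$. Otherwise $T^*$ is in case (c), and we translate what has been shown for $q$ (including Step 1) back to $T$. There is $p\in B\setminus A$ with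
$$N^-(p)\cap A=\emptyset,\qquad p\to y,\qquad p\to x .$$
The last relation is just $p\in B$.

**Step 5: $N^+(q)\cap N^-(p)\ne\emptyset$.** This is what makes the set $N_0$ of Step 6 large enough. Suppose the intersection is empty, and let $G=\{q\}\cup N^+(q)$. Since $p\in B$, $q\notin B$ and $N^+(q)\cap B=\emptyset$, we have $p\notin G$ and $q\not\to p$. No vertex of $N^+(q)$ dominates $p$ either, so $G\setminus V(p)\subseteq N^+(p)$. Also $A\setminus V(p)\subseteq N^+(p)$, because $N^-(p)\cap A=\emptyset$. Moreover $x,y\in N^+(p)$, and $x,y\notin A\cup G$. As $p\in V(p)\setminus(A\cup G)$, at most $\alpha-1$ vertices of $A\cup G$ are in $V(p)$. Hence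
$$r\ge2+|A\cup G|-(\alpha-1),\qquad|A\cup G|=r+(r+1)-(1+\delta)=2r-\delta,$$
since $A\cap G=\{q\}\cup(A\cap N^+(q))$. This gives $\delta\ge r-\alpha+3=\rho+3$, a contradiction.

**Step 6: length $n-\alpha+3$.** Put $N_0=V\setminus(N^+(q)\cup N^-(p))$. By Step 5, $|N_0|=n-2r+|N^+(q)\cap N^-(p)|\ge\alpha+1$. The four vertices $x,y,q,p$ are distinct, since $q\in A$ and $p\in B\setminus A$, and they all lie in $N_0$:

* $x$, because $x\to q$ and $p\to x$;
* $y$, because $y\to q$ and $p\to y$;
* $q$ and $p$, because $q\not\to p$.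

Choose $Z\subseteq N_0\setminus\{x,y,q,p\}$ with $|Z|=\alpha-3$, and let $U=V\setminus(\{x,y,q,p\}\cup Z)$, so $|U|=n-\alpha-1=2r-1$. The $\alpha+1$ removed vertices meet the three partite sets of $x,y,q$, so $T[U]$ is Hamiltonian. As $N^+(q),N^-(p)\subseteq U$ and $2r>|U|$, Lemma 1 with the paths $yq$ and $px$ and with $k=|U|$ gives a cycle of length $4+(2r-1)=2r+3=n-\alpha+3$.

Together with the lengths $4,\dots,n-\alpha+2$, all lengths $4,\dots,n$ occur also for $c=6$. **The Theorem is proved.** $\blacksquare$

## Which arcs lie on 3-cycles, and why $4$ and $c\ge6$ are sharp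

**Corollary.** Let $c\ge6$. For every arc $xy$ of a regular $c$-partite tournament with partite sets of size $\alpha$, the set of lengths of cycles through $xy$ is $\{4,\dots,c\alpha\}$ or $\{3,\dots,c\alpha\}$. The latter holds if and only if $N^+(y)\cap N^-(x)\ne\emptyset$, and it always holds unless there are both $y'\in V(y)$ with $y'\to x$ and $x'\in V(x)$ with $y\to x'$. In particular every arc lies on a Hamiltonian cycle.

*Proof.* There are no 2-cycles, and the 3-cycles through $xy$ correspond to the vertices of $N^+(y)\cap N^-(x)=A\cap B$. With the Theorem this gives the first two assertions. If no $y'\in V(y)$ dominates $x$, then $A$ and $B$ are $r$-subsets of $V\setminus(V(y)\cup\{x\})$, which has $2r-1$ vertices, so they meet. If $y$ dominates no $x'\in V(x)$, then $A$ and $B$ are $r$-subsets of $V\setminus(V(x)\cup\{y\})$, which also has $2r-1$ vertices. $\square$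

**Proposition 7 (the number $4$ is best possible for every $c\ge6$ and every even $\alpha$).** For such $c$ and $\alpha$ there is a regular $c$-partite tournament with partite sets of size $\alpha$ that has an arc on no 3-cycle.

*Proof.* Split $V_1=X\cup X'$ and $V_2=Y\cup Y'$ into halves of size $\alpha/2$, and split $V_3\cup\dots\cup V_c=P\cup P'$ with $|P|=|P'|=\frac{(c-2)\alpha}2$. Let
$$X\to Y\to X'\to Y'\to X,\qquad X\cup Y\to P\to X'\cup Y'\to P'\to X\cup Y .$$
The complete multipartite graph on $V_3,\dots,V_c$ has all degrees equal to $(c-3)\alpha$, which is even, so we can orient it along Eulerian tours, with in-degree equal to out-degree at every vertex.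

Every vertex of $V_1\cup V_2$ dominates exactly one of the half-sets $X,X',Y,Y'$, is dominated by exactly one, dominates one of $P,P'$ and is dominated by the other. So its in- and out-degree are $\frac\alpha2+\frac{(c-2)\alpha}2=r$. Every vertex of $P\cup P'$ has $\alpha$ in-neighbours and $\alpha$ out-neighbours in $V_1\cup V_2$, so its in- and out-degree are $\alpha+\frac{(c-3)\alpha}2=r$. The tournament is regular. For $x\in X$ and $y\in Y$ we have $x\to y$, and $N^+(y)=X'\cup P$ and $N^-(x)=Y'\cup P'$ are disjoint. So $xy$ lies on no 3-cycle. $\square$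

In this example $x\to y\to x'\to y'\to x$ is a 4-cycle for any $x'\in X'$, $y'\in Y'$, as the Theorem demands. The pair $x',y'$ is also the obstruction named in the Corollary: $y'\in V(y)$ dominates $x$, and $y$ dominates $x'\in V(x)$.

The bound $c\ge6$ is best possible as well, by the regular 5-partite tournament of Zhou and Zhang quoted at the start, which has an arc on no 4-cycle.
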